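
\newtheorem{theorem}{Theorem}[section]
\newtheorem{proposition}[theorem]{Proposition}
\newtheorem{lemma}[theorem]{Lemma}
\newtheorem{conjecture}[theorem]{Conjecture}
\theoremstyle{definition}
\newtheorem{example}[theorem]{Example}
\newtheorem{remark}[theorem]{Remark}
\numberwithin{equation}{section}

\title{Reflection factorizations below a Coxeter element:\\
a counterexample in type $\widetilde B_3$ and the affine classification}


\begin{abstract}
Let $c$ be a Coxeter element of a Coxeter group $W$ and let $x$ lie below $c$ in the absolute order. Let $P(x)$ be the subgroup generated by the reflections below $x$. It was conjectured that every shortest factorization into reflections of $W$ of an element of $P(x)$ uses only reflections from $P(x)$. We show that this fails in the affine group of type $\widetilde B_3$, which has rank $4$, and that it holds in rank at most $3$. Among irreducible affine types it holds exactly for $\widetilde A_n$, $\widetilde C_n$ and $\widetilde G_2$. It fails for every Coxeter element of any Coxeter group that has a standard parabolic subgroup of one of the other affine types.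
\end{abstract}

\section{Introduction}

\subsection{The question}

Let $(W,S)$ be a Coxeter system with $S$ finite, and let $T=\{wsw^{-1}:w\in W,\ s\in S\}$ be its set of reflections. For $w\in W$ let $\ell_T(w)$ be the smallest $k$ such that $w=t_1\cdots t_k$ with $t_i\in T$. An expression with $k=\ell_T(w)$ is called \emph{$T$-reduced}, and the $t_i$ are its \emph{factors}. The \emph{absolute order} is defined by
\[
u\le_T v\iff \ell_T(u)+\ell_T(u^{-1}v)=\ell_T(v).
\]
So $u\le_T v$ if and only if some $T$-reduced expression of $v$ begins with a $T$-reduced expression of $u$; in particular $\le_T$ is transitive. A \emph{Coxeter element} $c$ is a product of all elements of $S$, each taken once, in some order, and $[1,c]_T=\{x\in W:x\le_T c\}$.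

Factors can be moved: $tt'=t'(t'tt')$, and the new pair again consists of reflections. Moving the members of a subsequence to the front one after another, we get
\begin{equation}\label{M}
\parbox{0.82\textwidth}{the product of any subsequence of a $T$-reduced expression of $g$ is $\le_T g$.}
\end{equation}
In particular, the reflections $t\le_T x$ are exactly those that occur as factors of $T$-reduced expressions of $x$. For $x\in W$ let
\[
P(x)=\langle\, t\in T: t\le_T x\,\rangle .
\]
We call $x$ \emph{closed} if for every $w\in P(x)$ all $T$-reduced expressions of $w$ in $W$ have all their factors in $P(x)$. The following was conjectured in \cite{Gobet}.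

\begin{conjecture}\label{conj}
Let $c$ be a Coxeter element of a Coxeter system $(W,S)$. Then every $x\in[1,c]_T$ is closed.
\end{conjecture}

Two cases make this plausible. Suppose first that $W$ is finite and acts on a Euclidean space in the usual way. Then $\ell_T(w)$ is the codimension of the fixed space $\mathrm{Fix}(w)$, the factors of a $T$-reduced expression of $w$ all fix $\mathrm{Fix}(w)$ pointwise, and $P(x)$ is the pointwise stabilizer of $\mathrm{Fix}(x)$ (Lemma~\ref{elliptic}). If $w\in P(x)$, then $\mathrm{Fix}(w)\supseteq\mathrm{Fix}(x)$, so the factors of $w$ lie in $P(x)$. Second, for general $W$, let $I\subseteq S$ and let $c_I$ be obtained from $c$ by deleting the letters outside $I$. By (F1) and (F3) in Section~\ref{facts}, $P(c_I)$ is the standard parabolic subgroup $W_I$, and $c_I$ is closed. So $P(x)$ looks like a parabolic subgroup attached to $x$, and the conjecture says that it is as rigid as one.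

\subsection{What goes wrong}

In an affine group there are elements $x\le_T c$ without a fixed point. For such an $x$ it can happen that all reflections below $x$ have their roots in a proper subspace $U$ of dimension $\ell_T(x)-1$. Then every reflection in $P(x)$ has its root in $U$, but $P(x)$ contains translations $t_\lambda$ with $\lambda\in U$. To factor $t_\lambda$ into reflections one may write $\lambda$ as a sum of multiples of coroots, and nothing forces these coroots into $U$. In type $B_3$, realized in $\mathbb R^3$ with standard basis $f_1,f_2,f_3$, take $U=\{u_1+u_2+u_3=0\}$ and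
\[
(1,1,-2)=(1,0,-1)+(0,1,-1)=(1,1,0)+(0,0,-2).
\]
The first decomposition stays in $U$. The second uses the coroots of $f_1+f_2$ and $-f_3$, which are not in $U$, and it is equally short. Section~\ref{example} turns this into a counterexample.

\subsection{Results}

\begin{theorem}\label{main}
Conjecture~\ref{conj} is false: for a Coxeter element $c$ of the affine Coxeter group of type $\widetilde B_3$ there is a non-closed $x\le_T c$ with $\ell_T(x)=3$.
\end{theorem}

\begin{theorem}\label{rankthree}
In any Coxeter system, every $x\le_T c$ with $\ell_T(x)\le2$ is closed, and $x=c$ is closed. Hence Conjecture~\ref{conj} holds for $|S|\le3$. By Theorem~\ref{main} this bound on the rank is sharp.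
\end{theorem}

\begin{theorem}\label{affine}
Let every irreducible component of $(W,S)$ be finite or affine, and let $c$ be any Coxeter element. All $x\in[1,c]_T$ are closed if and only if no component is of type
\begin{equation}\label{bad}
\widetilde B_n\ (n\ge3),\quad \widetilde D_n\ (n\ge4),\quad \widetilde E_6,\ \widetilde E_7,\ \widetilde E_8,\ \widetilde F_4 .
\end{equation}
So among irreducible affine types the conjecture holds exactly for $\widetilde A_n$ $(n\ge1)$, $\widetilde C_n$ $(n\ge2)$ and $\widetilde G_2$.
\end{theorem}

\begin{theorem}\label{parabolic}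
If $(W,S)$ has a standard parabolic subgroup of one of the types \eqref{bad}, then for every Coxeter element $c$ of $W$ some $x\in[1,c]_T$ is not closed.
\end{theorem}

In the example of Theorem~\ref{main} the element $w\in P(x)$ also has a factorization of length $\ell_T(w)$ inside $P(x)$. In general even this fails.

\begin{proposition}\label{lengthgap}
Let $W$ be of type $\widetilde D_{2m}$ with $m\ge3$. There are a Coxeter element $c$, an $x\le_T c$ and a $w\in P(x)$ such that $\ell_T(w)\le 2m$, while every factorization of $w$ into elements of $T\cap P(x)$ has at least $4m-4>2m$ factors.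
\end{proposition}

For indefinite Coxeter groups of rank at least $4$ we attempt no classification beyond Theorem~\ref{parabolic}.

Section~\ref{prelim} fixes notation and lists the facts we quote. Section~\ref{example} proves Theorem~\ref{main} by hand, and Section~\ref{ranktwo} proves Theorem~\ref{rankthree}. Section~\ref{tools} contains three lemmas on reflection length. They are used in Section~\ref{failure} for the types \eqref{bad}, and in Section~\ref{validity} for $\widetilde A_n$ and $\widetilde C_n$.

\section{Preliminaries}\label{prelim}

\subsection{Affine reflections and moved spaces}\label{moved}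

Let $V$ be a Euclidean space. For $0\ne\alpha\in V$ put $\alpha^\vee=2\alpha/(\alpha,\alpha)$ and
\[
s_{\alpha,k}(v)=v-\bigl((v,\alpha)-k\bigr)\alpha^\vee ,
\]
the reflection in the hyperplane $\{v:(v,\alpha)=k\}$. Write $s_\alpha=s_{\alpha,0}$, write $H_r$ for the hyperplane of a reflection $r$, and $t_\mu$ for translation by $\mu$. For an isometry $g$ let $\bar g$ be its linear part. Then
\begin{equation}\label{trans}
s_{\alpha,k}\,s_{\alpha,l}=t_{(k-l)\alpha^\vee},\qquad g\,t_\mu\,g^{-1}=t_{\bar g\mu}.
\end{equation}
If a product of two reflections is a translation, the two linear parts coincide, so the roots are proportional. By \eqref{trans},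
\begin{equation}\label{two}
\text{if }t_\lambda\text{ is a product of two reflections, then }\lambda\text{ is a multiple of the root of each of them.}
\end{equation}

The \emph{moved space} $\mathrm{Mov}(g)=\{gv-v:v\in V\}$ is an affine subspace with direction $\mathrm{Mov}(\bar g)=\mathrm{Im}(\bar g-1)$. If $g=s_{\beta_1,k_1}\cdots s_{\beta_r,k_r}$, each factor moves points along its root, so
\begin{equation}\label{movspan}
\mathrm{Mov}(g)\subseteq\mathrm{span}(\beta_1,\dots,\beta_r),\qquad \det\bar g=(-1)^r .
\end{equation}
In particular the parity of the number of factors is determined by $g$. If $\beta_1,\dots,\beta_r$ are linearly independent, the hyperplanes have a common point, and $g$ fixes it. We call $g$ \emph{elliptic} if it has a fixed point, that is, if $0\in\mathrm{Mov}(g)$, and \emph{hyperbolic} otherwise. Thus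
\begin{equation}\label{indep}
\text{a product of reflections with linearly independent roots is elliptic.}
\end{equation}

Let $\Phi$ be an irreducible crystallographic root system spanning $V$, of type $X_n$, with Weyl group $W_0$, coroot lattice $Q^\vee$, and highest root $\theta$ with respect to a set of simple roots. The affine Weyl group $W=W_0\ltimes Q^\vee$, of type $\widetilde X_n$, is a Coxeter group with
\[
S=\{s_\alpha:\alpha\text{ simple}\}\cup\{s_{\theta,1}\},\qquad T=\{s_{\alpha,k}:\alpha\in\Phi,\ k\in\mathbb Z\}.
\]

\subsection{Facts quoted}\label{facts}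

\begin{itemize}
\item[(F1)] $\ell_T(c)=|S|$ for every Coxeter element $c$ \cite{DyerLengths}.
\item[(F2)] Any two $T$-reduced expressions of a Coxeter element are connected by moves that replace neighbors $(t,t')$ by $(tt't,t)$ or by $(t',t'tt')$ (transitivity of the Hurwitz action; \cite{IgusaSchiffler}, \cite{BDSW}). These moves preserve the subgroup generated by the factors and the multiset of their conjugacy classes. So the factors of any $T$-reduced expression of $c$ generate $W$, and their multiset of conjugacy classes is that of $S$.
\item[(F3)] For $I\subseteq S$ and $w\in W_I$, all $T$-reduced expressions of $w$ have their factors in $W_I$ \cite{BDSW}. The set of reflections of $W_I$ is $T\cap W_I$. Hence reflection length and $T$-reduced expressions of elements of $W_I$ are the same in $W_I$ and in $W$.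
\item[(F4)] A subgroup generated by reflections is generated by the reflections in a set $\Delta$ of positive roots, its canonical simple roots, and distinct elements of $\Delta$ have inner product $\le0$ \cite{Dyer90}, \cite{Deodhar}.
\item[(F5)] If the Coxeter graph is a forest, all Coxeter elements are conjugate \cite{Bourbaki}.
\item[(F6)] In a finite reflection group and in an affine Weyl group, the pointwise stabilizer of a nonempty affine subspace is generated by reflections; in the affine case it is finite. This remains true if the affine Weyl group of type $\widetilde A_{n-1}$ acts on $\mathbb R^n$ instead of the hyperplane $\{\sum v_i=0\}$: it acts trivially on the orthogonal line $\mathbb R(1,\dots,1)$, so fixing a subspace pointwise means fixing its projection to the hyperplane pointwise.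
\end{itemize}

\section{The counterexample}\label{example}

Let $W$ be the affine Weyl group of type $B_3$ acting on $\mathbb R^3$ with orthonormal basis $f_1,f_2,f_3$. Its reflections are the $s_{\alpha,k}$ with $\alpha\in\{\pm f_i,\ \pm f_i\pm f_j\}$ and $k\in\mathbb Z$. The coroots are $(\pm f_i\pm f_j)^\vee=\pm f_i\pm f_j$ and $(\pm f_i)^\vee=\pm2f_i$. We take the simple roots $-f_1-f_2,\ f_2-f_3,\ f_3$. (These are the usual ones $e_1-e_2,e_2-e_3,e_3$ for $e_1=-f_1$, $e_2=f_2$, $e_3=f_3$.) The highest root is $f_2-f_1$, so $S=\{s_0,s_1,s_2,s_3\}$ with
\begin{align*}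
s_0=s_{f_2-f_1,1}:&\ u\mapsto(u_2-1,\,u_1+1,\,u_3), & s_1=s_{f_1+f_2}:&\ u\mapsto(-u_2,-u_1,u_3),\\
s_2=s_{f_2-f_3}:&\ u\mapsto(u_1,u_3,u_2), & s_3=s_{f_3}:&\ u\mapsto(u_1,u_2,-u_3).
\end{align*}
Let $c=s_0s_1s_2s_3$. Applying $s_3,s_2,s_1,s_0$ in turn gives
\[
u\mapsto(u_1,u_2,-u_3)\mapsto(u_1,-u_3,u_2)\mapsto(u_3,-u_1,u_2)\mapsto(-u_1-1,\,u_3+1,\,u_2)=c(u).
\]
Put $x=c\,s_{f_1}$, that is,
\[
x(u)=(u_1-1,\ u_3+1,\ u_2).
\]

\begin{proof}[Proof of Theorem~\ref{main}]
\emph{Step 1: $\ell_T(c)=4$.} The space $\mathrm{Mov}(c)=\{(-1-2u_1,\,1+u_3-u_2,\,u_2-u_3)\}$ spans $\mathbb R^3$, and $\det\bar c=1$. By \eqref{movspan}, $\ell_T(c)$ is at least $3$ and even. As $c$ is a product of four reflections, $\ell_T(c)=4$.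

\emph{Step 2: $\ell_T(x)=3$ and $x\le_Tc$.} The space $\mathrm{Mov}(x)=\{(-1,\,1-q,\,q):q\in\mathbb R\}$ does not contain $0$ and spans the plane
\[
U=\{u_1+u_2+u_3=0\}.
\]
Since $\det\bar x=-1$, the length $\ell_T(x)$ is odd and at least $2$, hence at least $3$. On the other hand $x=s_0y$ with $y(u)=(u_3,u_1,u_2)$, a $3$-cycle of coordinates and so a product of two transpositions. Hence $\ell_T(x)=3$, and $c=x\,s_{f_1}$ gives $x\le_Tc$.

\emph{Step 3: every reflection $r\le_Tx$ has its root in $U$.} Let $x=t_1t_2t_3$ with $t_1=r$, and let $B$ be the span of the three roots. By \eqref{movspan}, $B\supseteq U$. If $\dim B=3$, the roots are independent, and $x$ has a fixed point by \eqref{indep}; but $0\notin\mathrm{Mov}(x)$. So $B=U$. Consequently the linear part of every element of $P(x)$ fixes $(1,1,1)\in U^\perp$.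

\emph{Step 4: $P(x)$ contains $w=t_\lambda$ with $\lambda=(1,1,-2)$.} For any transposition $\tau$ of coordinates, $\tau y$ is an odd permutation of three coordinates, that is, a transposition. So $x=s_0\,\tau\,(\tau y)$ is $T$-reduced, and $P(x)$ contains $s_0$ and every $\tau=s_{f_i-f_j}$. By \eqref{trans} it contains $s_0s_{f_2-f_1}=t_{f_2-f_1}$, and conjugation by permutations shows that it contains all $t_{f_i-f_j}$. Hence it contains $w=t_{f_1-f_3}\,t_{f_2-f_3}$.

\emph{Step 5: a $T$-reduced expression of $w$ that leaves $P(x)$.} As $\lambda=(f_1+f_2)-2f_3$, \eqref{trans} gives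
\[
w=s_{f_1+f_2,1}\;s_{f_1+f_2,0}\;s_{f_3,-1}\;s_{f_3,0}.
\]
This is $T$-reduced: $w\ne1$ has even length, and if $w$ were a product of two reflections, $\lambda=(1,1,-2)$ would be a multiple of a root by \eqref{two}, which it is not. The linear parts $s_{f_1+f_2}$ and $s_{f_3}$ send $(1,1,1)$ to $(-1,-1,1)$ and $(1,1,-1)$. By Step 3, none of the four factors lies in $P(x)$. So $x$ is not closed.
\end{proof}

\section{Elements of reflection length two}\label{ranktwo}

We now show that $3$ is the smallest possible length of a non-closed element below a Coxeter element. The point is that a product of two distinct reflections determines the plane spanned by their roots. For this we want a reflection representation with a nondegenerate form.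

\begin{proof}[Proof of Theorem~\ref{rankthree}]
By (F1) the defining expression of $c$ is $T$-reduced, so $S\subseteq P(c)$, $P(c)=W$, and $c$ is closed. If $\ell_T(x)\le1$, then $P(x)=\{1,x\}$ and there is nothing to prove. If $|S|\le3$ and $\ell_T(x)\ge3$, then $\ell_T(x)=\ell_T(c)$ by (F1), so $x=c$. It remains to treat $\ell_T(x)=2$ in a general Coxeter system.

\emph{The representation.} Let $V$ be the geometric representation, with form $B$ and unit roots $\Phi$. Put $\hat V=V\oplus V^*$ with the symmetric form
\[
\hat B\bigl((v,f),(v',f')\bigr)=B(v,v')+f(v')+f'(v).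
\]
It extends $B$. It is nondegenerate: if $(v,f)$ is orthogonal to all $(0,f')$, then $v=0$, and if moreover it is orthogonal to all $(v',0)$, then $f=0$. Let $s\in S$ act on $\hat V$ by the reflection $v\mapsto v-2\hat B(v,\alpha_s)\alpha_s$, where $\alpha_s\in V$ is the simple root of $s$. If $s\ne s'$ and $ss'$ has finite order, the form is positive definite on $E=\mathrm{span}(\alpha_s,\alpha_{s'})$, so $\hat V=E\oplus E^\perp$; the braid relation holds on $E\subseteq V$ and trivially on $E^\perp$, so it holds on $\hat V$. Thus $W$ acts on $\hat V$, faithfully because it acts faithfully on $V$, and elements of $T$ act as reflections $s_\alpha$ in the roots $\alpha\in\Phi$. From now on we write $B$ for $\hat B$, and $\perp$ refers to this form.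

\emph{The plane of a product.} Let $t_1\ne t_2$ be reflections with roots $\alpha_1,\alpha_2$; these are linearly independent. Then
\[
t_1t_2v-v=-2B(v,\alpha_2)\,\alpha_2-2\bigl(B(v,\alpha_1)-2B(v,\alpha_2)B(\alpha_1,\alpha_2)\bigr)\alpha_1 .
\]
By nondegeneracy the pair $(B(v,\alpha_1),B(v,\alpha_2))$ takes all values in $\mathbb R^2$, so $\mathrm{Im}(t_1t_2-1)=\mathrm{span}(\alpha_1,\alpha_2)$. Hence
\begin{equation}\label{plane}
\text{if }t_1t_2=t_3t_4\ne1,\text{ the two pairs of roots span the same plane.}
\end{equation}

\emph{The group $P(x)$.} Let $\Pi=\mathrm{Im}(x-1)$, a plane, and $M=\langle s_\alpha:\alpha\in\Phi\cap\Pi\rangle$. The roots of the two factors of any $T$-reduced expression of $x$ lie in $\Pi$, so these factors and $x$ are in $M$. Elements of $M$ fix $\Pi^\perp$ pointwise. So if $s_\gamma\in M$, then $\gamma^\perp\supseteq\Pi^\perp$ and $\gamma\in\Pi^{\perp\perp}=\Pi$. In particular the canonical simple roots $\Delta$ of $M$ lie in $\Pi$. We claim that $|\Delta|=2$. There are at least two, since $M$ contains two distinct reflections. Suppose there were at least three, and take three of them. They are positive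 roots, so they lie in a pointed cone of the plane $\Pi$, and one of them is a combination $\gamma=a\alpha+b\beta$ of the other two with $a,b\ge0$; distinct positive roots are not proportional, so $a,b>0$. By (F4),
\[
1=B(\gamma,\gamma)=aB(\alpha,\gamma)+bB(\beta,\gamma)\le0,
\]
a contradiction. So $M$ is a dihedral group generated by two reflections. Every element of $M$ of determinant $-1$ is a word of odd length in the two generators, hence conjugate to one of them, hence in $T$.

If $t\in T$ has its root in $\Pi$, then $tx\in M$ has determinant $-1$, so $tx\in T$ and $t\le_Tx$. Conversely, if $t\le_Tx$, then $x=tt'$ with $t'\in T$ and the root of $t$ lies in $\Pi$. So $P(x)=M$.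

\emph{Closedness.} Let $1\ne w\in M$. If $\det w=-1$, then $w\in T$ and its only $T$-reduced expression is $w$ itself. If $\det w=1$, pick a reflection $r\in M$; then $w=r\cdot rw$ with $rw\in T\cap M$, so $\ell_T(w)=2$, and both roots lie in $\Pi$. By \eqref{plane} every $T$-reduced expression $w=t_3t_4$ has its roots in $\Pi$, so $t_3,t_4\in M$.
\end{proof}

The case $\ell_T(x)=2$ did not use $x\le_Tc$. For $\ell_T(x)=3$ the argument breaks down, because $P(x)$ may contain longer elements, for which there is no analog of \eqref{plane}. In Section~\ref{example} the element $w\in P(x)$ has length $4$, and it has $T$-reduced expressions with different root spans: one inside $P(x)$ with span $U$, and the one of Step 5.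

\section{Three lemmas on reflection length}\label{tools}

The first lemma says when a linear reflection lowers or raises the dimension of the moved space, the second bounds lengths from below, and the third settles elliptic elements.

\begin{lemma}\label{steps}
Let $g$ be a linear isometry of a Euclidean space and $s_\alpha$ a linear reflection.
\begin{enumerate}
\item[(a)] If $\alpha\in\mathrm{Mov}(g)$, then $\dim\mathrm{Mov}(s_\alpha g)=\dim\mathrm{Mov}(g)-1$.
\item[(b)] If $\alpha\notin\mathrm{Mov}(g)$, then $\dim\mathrm{Mov}(gs_\alpha)=\dim\mathrm{Mov}(g)+1$.
\item[(c)] If $g$ is a product of reflections with linearly independent roots $\beta_1,\dots,\beta_k$, then $\mathrm{Mov}(g)=\mathrm{span}(\beta_1,\dots,\beta_k)$.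
\end{enumerate}
\end{lemma}

\begin{proof}
Non-real eigenvalues of $g$ come in conjugate pairs, so $\det g=(-1)^{\dim\mathrm{Mov}(g)}$. Multiplying by a reflection changes $\dim\mathrm{Mov}$ by at most one and changes the determinant, so it changes $\dim\mathrm{Mov}$ by exactly one.

(a) Write $\alpha=gu-u$. As $|gu|=|u|$, the reflection $s_\alpha$ interchanges $gu$ and $u$, so $s_\alpha g$ fixes $u$, and $u\notin\mathrm{Fix}(g)$. Since $\mathrm{Fix}(g)=\mathrm{Mov}(g)^\perp\subseteq\alpha^\perp$, also $\mathrm{Fix}(g)\subseteq\mathrm{Fix}(s_\alpha g)$. So the fixed space grows.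

(b) Let $h=gs_\alpha$ and suppose $\dim\mathrm{Mov}(h)=\dim\mathrm{Mov}(g)-1$. From $g=hs_\alpha$ we get $\mathrm{Mov}(g)\subseteq\mathrm{Mov}(h)+\mathbb R\alpha$, with equality by dimension. So $\alpha\in\mathrm{Mov}(g)$, a contradiction.

(c) By \eqref{movspan} and (b), $\dim\mathrm{Mov}$ increases with each factor; so the inclusion \eqref{movspan} is an equality.
\end{proof}

\begin{lemma}\label{lower}
Let $g=t_1\cdots t_r$ be a product of affine reflections whose roots span $B$. Then $r\ge2\dim B-\dim\mathrm{Mov}(\bar g)$.
\end{lemma}

\begin{proof}
In the sequence $1,\ \bar t_1,\ \bar t_1\bar t_2,\ \dots,\ \bar g$ each step raises or lowers $\dim\mathrm{Mov}$ by one. By \eqref{movspan} and Lemma~\ref{steps}(b) it rises whenever the new root is outside the span of the previous ones. So there are at least $\dim B$ rises. With $p$ rises and $q$ falls, $p-q=\dim\mathrm{Mov}(\bar g)$ and $r=p+q=2p-\dim\mathrm{Mov}(\bar g)$.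
\end{proof}

\begin{lemma}\label{elliptic}
Let $W$ be one of the groups in \textup{(F6)}, with its action considered there. Let $x\in W$ be elliptic, $F=\mathrm{Fix}(x)$ and $W_F=\langle r\in T:F\subseteq H_r\rangle$. Then $\ell_T(x)=\operatorname{codim}F$; for $r\in T$ we have $r\le_Tx$ if and only if $F\subseteq H_r$; so $P(x)=W_F$. Moreover, for every $w\in W_F$ all $T$-reduced expressions of $w$ have their factors in $W_F$. In particular $x$ is closed.
\end{lemma}

For finite $W$ the length formula is Carter's \cite{Carter}.

\begin{proof}
Let $w\in W$ be elliptic and $k=\operatorname{codim}\mathrm{Fix}(w)$. Take an origin in $\mathrm{Fix}(w)$. Then $w$ is linear and $\mathrm{Mov}(w)=\mathrm{Fix}(w)^\perp$ has dimension $k$. By \eqref{movspan}, $\ell_T(w)\ge k$.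

If $r\in T$ and $\mathrm{Fix}(w)\subseteq H_r$, then the root of $r$ is in $\mathrm{Fix}(w)^\perp=\mathrm{Mov}(w)$, so by Lemma~\ref{steps}(a) the element $rw$, which fixes the origin, satisfies $\operatorname{codim}\mathrm{Fix}(rw)=k-1$. If $w\ne1$, such an $r$ exists, because the pointwise stabilizer of $\mathrm{Fix}(w)$ contains $w\ne1$ and is generated by reflections by (F6). By induction on $k$ we get $\ell_T(w)=k$. Then $\ell_T(rw)=k-1$ for every $r$ as above, that is, $r\le_Tw$.

Conversely, let $w=t_1\cdots t_k$ be $T$-reduced. The roots span a space containing $\mathrm{Mov}(w)$, so they are independent, and $\bigcap H_{t_i}$ is nonempty of codimension $k$. It is contained in $\mathrm{Fix}(w)$, hence equal to it. So $\mathrm{Fix}(w)\subseteq H_{t_i}$ for all $i$.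

With $w=x$ this proves the first three claims. If $w\in W_F$, then $w$ fixes $F$ pointwise, so it is elliptic with $\mathrm{Fix}(w)\supseteq F$, and every factor $t_i$ of a $T$-reduced expression satisfies $H_{t_i}\supseteq\mathrm{Fix}(w)\supseteq F$.
\end{proof}

So for finite $W$ every $x\in[1,c]_T$ is closed, and in an affine Weyl group only hyperbolic $x$ matter. If $W=\prod W_i$ is the decomposition into irreducible components, then $T=\bigsqcup T_i$, $c=\prod c_i$ with Coxeter elements $c_i$ of $W_i$, lengths add, $T$-reduced expressions of $\prod w_i$ are shuffles of $T_i$-reduced expressions of the $w_i$, and $P(\prod x_i)=\prod P(x_i)$. Hence all $x\in[1,c]_T$ are closed if and only if for each $i$ all $x_i\in[1,c_i]_{T_i}$ are closed. So in Theorem~\ref{affine} we may assume that $W$ is an irreducible affine Weyl group.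

\section{Failure}\label{failure}

\subsection{The mechanism}

We use the notation of Section~\ref{moved}: $\Phi$ has rank $n$ and $W=W_0\ltimes Q^\vee$. Let $\ell$ be the reflection length of $W_0$ and $\le$ its absolute order. By Lemma~\ref{elliptic}, $\ell(g)=\dim\mathrm{Mov}(g)$ for $g\in W_0$. Let $c_0$ be a Coxeter element of $W_0$; by Lemma~\ref{steps}(c), $\mathrm{Mov}(c_0)=V$. Put $c=s_{\theta,1}c_0$, a Coxeter element of $W$.

In Section~\ref{example} we had $x=s_0y$ with $s_0=s_{\theta,1}$ and a $3$-cycle $y$ for which $\theta\in\mathrm{Mov}(y)$. The next lemma shows that the argument works whenever $y\le c_0$ and $\theta\in\mathrm{Mov}(y)$.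

\begin{lemma}\label{mechanism}
Let $y\le c_0$ with $\theta\in U:=\mathrm{Mov}(y)$, and let $x=s_{\theta,1}y$. Then
\begin{enumerate}
\item[(a)] $x\le_Tc$ and $\ell_T(x)=\dim U+1$;
\item[(b)] every reflection in $P(x)$ has its root in $U$;
\item[(c)] $P(x)$ contains $s_\alpha$ for $\alpha\in\Phi\cap U$, and $t_{g\theta^\vee}$ for all $g$ in the group $W(\Phi\cap U)$ generated by these $s_\alpha$.
\end{enumerate}
\end{lemma}

\begin{proof}
Let $k=\dim U=\ell(y)$ and $z=s_\theta y$. By Lemma~\ref{steps}(a), $\dim\mathrm{Mov}(z)=k-1$. Since $y=s_\theta z$, we have $U\subseteq\mathbb R\theta+\mathrm{Mov}(z)$, so $U=\mathbb R\theta\oplus\mathrm{Mov}(z)$ by dimension. As $x=s_{\theta,1}s_{\theta}z=t_{\theta^\vee}z$,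
\[
\mathrm{Mov}(x)=\theta^\vee+\mathrm{Mov}(z)
\]
spans $U$ and does not contain $0$.

Let $x$ be a product of $r$ reflections with root span $B$. Then $B\supseteq U$, so $r\ge k$, and $r\equiv k+1\pmod 2$ because $x=s_{\theta,1}y$. So $r\ge k+1$, and this value is attained: $\ell_T(x)=k+1$. If $r=k+1$ and $\dim B=k+1$, the roots are independent and $x$ is elliptic by \eqref{indep}, a contradiction. So $B=U$ for every $T$-reduced expression, and all reflections $\le_Tx$ have their roots in $U$. Hence the linear parts of elements of $P(x)$ fix $U^\perp$ pointwise, which gives (b).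

The length formula with $y=c_0$ gives $\ell_T(c)=n+1$. Now $c=x\cdot y^{-1}c_0$ and $\ell_T(y^{-1}c_0)\le\ell(y^{-1}c_0)=n-k$, so $\ell_T(x)+\ell_T(x^{-1}c)\le n+1=\ell_T(c)$. The reverse inequality is subadditivity. This proves (a).

For $\alpha\in\Phi\cap U$ we have $y=s_\alpha y'$ with $\ell(y')=k-1$ by Lemma~\ref{steps}(a). So $s_\alpha$ is a factor of a $T$-reduced expression of $x=s_{\theta,1}s_\alpha y'$, as is $s_{\theta,1}$. Thus $P(x)$ contains all these $s_\alpha$ and $t_{\theta^\vee}=s_{\theta,1}s_\theta$, and (c) follows by conjugation with $W(\Phi\cap U)$, see \eqref{trans}.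
\end{proof}

\begin{lemma}\label{criterion}
In the situation of Lemma~\ref{mechanism}, suppose that $t_\lambda\in P(x)$, that $\lambda\neq 0$ is not proportional to a root, and that $\lambda=(\alpha')^\vee+(\beta')^\vee$ with $\alpha',\beta'\in\Phi\setminus U$. Then $x$ is not closed.
\end{lemma}

\begin{proof}
By \eqref{trans}, $t_\lambda=s_{\alpha',1}s_{\alpha',0}s_{\beta',1}s_{\beta',0}$. The length $\ell_T(t_\lambda)$ is even, not $0$, and not $2$ by \eqref{two}. So the expression is $T$-reduced. By Lemma~\ref{mechanism}(b) none of its factors is in $P(x)$.
\end{proof}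

To apply the criterion we need a suitable $y\le c_0$. As $\theta\in V=\mathrm{Mov}(c_0)$, Lemma~\ref{steps}(a) gives $s_\theta\le c_0$. Fix a reduced expression
\[
c_0=s_\theta s_{\rho_2}\cdots s_{\rho_n}
\]
in $W_0$. The $n$ roots span $\mathrm{Mov}(c_0)=V$, so they are independent, and by (F2) the reflections generate $W_0$. By \eqref{M}, any product $y$ of a subsequence containing $s_\theta$ is $\le c_0$, and $U=\mathrm{Mov}(y)$ is the span of the corresponding roots by Lemma~\ref{steps}(c). In particular $\theta\in U$.

\subsection{Types $\widetilde B_n$ $(n\ge3)$ and $\widetilde F_4$}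

Here we imitate Section~\ref{example}: we look for an $A_2$ of long roots, and break a vector $(1,1,-2)$ with the help of a short root. The long roots are the $\pm e_i\pm e_j$ (with $n=4$ for $F_4$), and $\theta$ is long.

\emph{Finding the $A_2$.} Let $N$ be the subgroup generated by the reflections in short roots. It is normal, and it is the normal closure of the short simple reflections, since every short root is conjugate to a short simple root. So a presentation of $W_0/N$ arises from the Coxeter presentation of $W_0$ by putting the short simple reflections equal to $1$. The relations between a long and a short simple reflection have exponent $2$ or $4$ and become trivial, so $W_0/N$ is the Coxeter group on the long simple reflections: $W_0/N\cong S_n$ for $B_n$ and $W_0/N\cong S_3$ for $F_4$. Every long reflection is conjugate to a long simple one, so its image is nontrivial. The images of the long reflections among $s_\theta,s_{\rho_2},\dots,s_{\rho_n}$ generate $W_0/N$. If all of them commuted with $s_\theta$, the nontrivial image of $s_\theta$ would be central; but $S_n$ has trivial center for $n\ge3$. So some long $\rho=\rho_i$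 is neither proportional nor orthogonal to $\theta$. Put
\[
y=s_\theta s_\rho,\qquad U=\mathrm{span}(\theta,\rho),\qquad x=s_{\theta,1}y .
\]
The roots $\theta,\rho$ have norm $2$ and inner product $\pm1$, so they generate a root system $A_2$ in $U$, on whose roots $\langle s_\theta,s_\rho\rangle\cong S_3$ is transitive. By Lemma~\ref{mechanism}(c), $t_\alpha=t_{\alpha^\vee}\in P(x)$ for all $\alpha$ in this $A_2$.

\emph{Breaking a vector.} Pick $\alpha,\beta$ in this $A_2$ with $(\alpha,\beta)=1$. Two roots of the form $\pm e_i\pm e_j$ with inner product $1$ share exactly one index, with the same sign. So after a signed permutation of the coordinates (which belongs to $W(B_n)$, respectively to $W(B_4)\subset W(F_4)$, and so preserves $\Phi$) we have $\alpha=e_1-e_3$ and $\beta=e_2-e_3$. Then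
\[
U=\{v:\ v_1+v_2+v_3=0,\ v_l=0\text{ for }l>3\},\qquad \lambda:=\alpha+\beta=(1,1,-2,0,\dots,0),
\]
$t_\lambda=t_\alpha t_\beta\in P(x)$, and $\lambda=(e_1+e_2)^\vee+(-e_3)^\vee$ with $e_1+e_2,\,-e_3\notin U$. No root is proportional to $\lambda$: the roots are $\pm e_i$, $\pm e_i\pm e_j$ and, for $F_4$, also $\frac12(\pm1,\pm1,\pm1,\pm1)$. By Lemma~\ref{criterion}, $x$ is not closed.

\subsection{Types $\widetilde D_n$ $(n\ge4)$ and $\widetilde E_6,\widetilde E_7,\widetilde E_8$}

Now all roots have norm $2$, and $\alpha^\vee=\alpha$. The vector used above is of no help here: in $D_n$, for instance, $(1,1,-2,0,\dots,0)$ is a sum of two roots only as $(e_1-e_3)+(e_2-e_3)$. We use sums of two \emph{orthogonal} roots instead, and a $U$ of dimension $3$.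

The non-orthogonality graph on $\theta,\rho_2,\dots,\rho_n$ is connected. Otherwise these roots would split into two nonempty mutually orthogonal sets, and the reflections, which generate $W_0$, would preserve the spans of both, contradicting irreducibility. As $n\ge4$, there are $i<j$ such that the graph is connected on $\{\theta,\rho_i,\rho_j\}$. Put
\[
y=s_\theta s_{\rho_i}s_{\rho_j},\qquad U=\mathrm{span}(\theta,\rho_i,\rho_j),\qquad x=s_{\theta,1}y .
\]
The root system $\Phi\cap U$ has rank $3$ and is simply laced. It is irreducible, because $\theta,\rho_i,\rho_j$ lie in one component and span $U$. So it is of type $A_3$. Choose orthogonal $\alpha,\beta\in\Phi\cap U$ and put $\lambda=\alpha+\beta$. As $W(A_3)$ is transitive on roots, Lemma~\ref{mechanism}(c) gives $t_\lambda=t_\alpha t_\beta\in P(x)$. The vector $\lambda$ has norm $4$. If $\lambda=a\beta_0$ for a root $\beta_0$, then $a=\pm\sqrt2$ and $(\lambda,\beta_0)=\pm2\sqrt2$, but inner products of roots are integers. So $\lambda$ is not proportional to a root.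

\emph{Claim: $\lambda=\alpha'+\beta'$ with roots $\alpha',\beta'\notin U$.} It suffices that the roots occurring in decompositions of $\lambda$ into two roots span a space of dimension at least $4$. For then one of them, $\alpha'$, is not in $U$, and $\beta'=\lambda-\alpha'$ is not in $U$ because $\lambda\in U$.

For $D_n$, note that orthogonal roots cannot share exactly one index. So up to signed permutations (which preserve $D_n$) there are two cases. If $\alpha,\beta$ involve the same two indices, we may take $\lambda=2e_1=(e_1+e_j)+(e_1-e_j)$ for $2\le j\le n$; these roots span $\mathbb R^n$. If they involve disjoint pairs of indices, we may take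
\[
\lambda=e_1+e_2+e_3+e_4=(e_1+e_2)+(e_3+e_4)=(e_1+e_3)+(e_2+e_4)=(e_1+e_4)+(e_2+e_3),
\]
and the roots $e_i+e_j$ $(i<j\le4)$ span $\mathbb R^4$, since $2e_1=(e_1+e_2)+(e_1+e_3)-(e_2+e_3)$ and so on.

For $E_6,E_7,E_8$, the group $W_0$ is transitive on roots, and the roots orthogonal to a given root form an irreducible simply laced system, of type $A_5$, $D_6$, $E_7$ respectively. Its Weyl group fixes the given root and is transitive on that system. So $W_0$ is transitive on ordered pairs of orthogonal roots. As $\Phi$ contains a subsystem $D_4$, the pair $(\alpha,\beta)$ is conjugate to a pair in $D_4$, and the case $n=4$ above gives roots spanning a space of dimension $4$. This proves the claim. By Lemma~\ref{criterion}, $x$ is not closed.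

\begin{remark}
The claim is where type $A_n$ drops out. There, for $\alpha=e_1-e_2$ and $\beta=e_3-e_4$, the only other decomposition of $\lambda=e_1-e_2+e_3-e_4$ into two roots is $(e_1-e_4)+(e_3-e_2)$, and all four roots lie in the span of the $A_3$ on the indices $1,2,3,4$.
\end{remark}

\subsection{All Coxeter elements, and larger groups}

\begin{proof}[Proof of the ``only if'' part of Theorem~\ref{affine}]
By the reduction at the end of Section~\ref{tools} let $W$ be irreducible of one of the types \eqref{bad}. We have found a non-closed $x\le_Tc$ for the Coxeter element $c=s_{\theta,1}c_0$. The Coxeter graphs of these types are trees, so by (F5) every Coxeter element is $gcg^{-1}$ for some $g\in W$. Conjugation by $g$ preserves $T$, hence $\ell_T$ and $\le_T$, and $P(gxg^{-1})=gP(x)g^{-1}$. So $gxg^{-1}\le_Tgcg^{-1}$ is not closed.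
\end{proof}

\begin{proof}[Proof of Theorem~\ref{parabolic}]
Let $W_I$ be a standard parabolic subgroup of one of the types \eqref{bad}, $c$ a Coxeter element of $W$, and $c_I$ the Coxeter element of $W_I$ obtained by deleting from $c$ the letters outside $I$. By (F1) and \eqref{M}, $c_I\le_Tc$. We have just seen that some $x\le c_I$ in the absolute order of $W_I$ is not closed in $W_I$. By (F3), lengths and $T$-reduced expressions of elements of $W_I$ are the same in $W_I$ and $W$. So $x\le_Tc_I\le_Tc$, the group $P(x)$ is the same in $W$ as in $W_I$, and a $T$-reduced expression in $W_I$ with a factor outside $P(x)$ is one in $W$.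
\end{proof}

\subsection{A gap in length}

\begin{proof}[Proof of Proposition~\ref{lengthgap}]
The idea is to take an $x$ for which $P(x)$ has only reflections with roots $f_i-f_j$, and a translation which is cheap with roots $f_i+f_j$ but expensive with roots $f_i-f_j$.

\emph{The element $x$.} Let $n=2m\ge6$ and $\Phi=D_n$ with simple roots $-f_1-f_2$, $f_i-f_{i+1}$ $(2\le i\le n-1)$, $f_{n-1}+f_n$; so $\theta=f_2-f_1$. Let
\[
c_0=s_{f_1+f_2}\,s_{f_2-f_3}\cdots s_{f_{n-1}-f_n}\,s_{f_{n-1}+f_n}.
\]
The last two reflections change the signs of $u_{n-1}$ and $u_n$. Then $s_{f_{n-2}-f_{n-1}},\dots,s_{f_2-f_3}$ carry the entry $-u_{n-1}$ to position $2$, and $s_{f_1+f_2}$ produces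
\[
c_0(u)=(u_{n-1},\,-u_1,\,u_2,\dots,u_{n-2},\,-u_n).
\]
Let $y=c_0s_{f_1+f_n}$. As $s_{f_1+f_n}$ replaces $u_1,u_n$ by $-u_n,-u_1$,
\[
y(u)=(u_{n-1},\,u_n,\,u_2,\dots,u_{n-2},\,u_1).
\]
This is an $n$-cycle: its entries in positions $1,\,n-1,\,n-2,\dots,3,\,2,\,n$ come from positions $n-1,\,n-2,\dots,3,\,2,\,n,\,1$. So $\ell(y)=\dim\mathrm{Mov}(y)=n-1$, $y\le c_0$, and $U=\mathrm{Mov}(y)=\{\sum u_i=0\}\ni\theta$. By Lemma~\ref{mechanism}, $x=s_{\theta,1}y\le_Tc$, the group $P(x)$ contains $t_{f_i-f_j}$ for all $i\ne j$, and $T\cap P(x)\subseteq\{s_{f_i-f_j,k}\}$.

\emph{The element $w$.} Let $b_i=3^{i-1}$ for $i<m$, $b_m=-\sum_{i<m}b_i$, $\lambda=(b_1,b_1,b_2,b_2,\dots,b_m,b_m)$ and $w=t_\lambda$. The coordinates of $\lambda$ are integers with sum $0$, so $w\in P(x)$. From $\lambda=\sum_i b_i(f_{2i-1}+f_{2i})$ and \eqref{trans} we get $\ell_T(w)\le2m$.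

\emph{The lower bound.} Suppose that $w$ is a product of $r$ reflections from $P(x)$. The span of their roots $f_i-f_j$ is
\[
B=\Bigl\{u:\ \sum_{i\in D}u_i=0\text{ for all }D\in\pi\Bigr\}
\]
for a partition $\pi$ of $\{1,\dots,n\}$, namely the connected components of the graph whose edges are the pairs $\{i,j\}$. By \eqref{movspan}, $\lambda\in B$, and $r\ge2\dim B=2(n-|\pi|)$ by Lemma~\ref{lower}, since $\bar w=1$. Let $D\in\pi$, and let $\epsilon_i\in\{0,1,2\}$ be the number of elements of $\{2i-1,2i\}$ in $D$. Then
\[
0=\sum_{i=1}^m\epsilon_ib_i=\sum_{i<m}(\epsilon_i-\epsilon_m)3^{i-1}.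
\]
The coefficients have absolute value at most $2$. If $j$ were the largest index with nonzero coefficient, the sum would have absolute value at least $3^{j-1}-2(1+3+\dots+3^{j-2})=1$. So all $\epsilon_i$ are equal, and as $D\ne\emptyset$ they are at least $1$. Thus each block contains at least one of the indices $1,2$, hence $|\pi|\le2$ and $r\ge2(2m-2)=4m-4$.
\end{proof}

\section{Types $\widetilde A_{n-1}$, $\widetilde C_n$ and $\widetilde G_2$}\label{validity}

Type $\widetilde G_2$ has rank $3$ and is covered by Theorem~\ref{rankthree}. For the other two types we determine $P(x)$ and the factors of $T$-reduced expressions explicitly. The tool is an exact length formula.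

\subsection{The model}

Let $n\ge2$, $[n]=\{1,\dots,n\}$, and let $W$ act on $\mathbb R^n$ as follows.
\begin{itemize}
\item Type A ($\widetilde A_{n-1}$): $T=\{s_{e_i-e_j,k}\}$. The group $W$ consists of the permutations of coordinates followed by translations by integer vectors of coordinate sum $0$.
\item Type C ($\widetilde C_n$): $T=\{s_{e_i\pm e_j,k}\}\cup\{s_{2e_i,k}\}$. Here $s_{2e_i,k}$ is $v_i\mapsto k-v_i$, and $W$ consists of the signed permutations followed by translations by integer vectors. Sign changes of coordinates lie in $W$, and conjugation by them preserves $T$.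
\end{itemize}
We call $s_{e_i\pm e_j,k}$ an \emph{edge} on the vertices $i,j$ and $s_{2e_i,k}$ a \emph{loop} at $i$; a sequence of reflections gives a multigraph on the vertex set $[n]$, in which isolated vertices count as components. For $D\subseteq[n]$ we regard $\mathbb R^D$ as a subspace of $\mathbb R^n$; a \emph{sign vector} on $D$ is a vector in $\mathbb R^D$ with entries $\pm1$ at the indices in $D$. We denote by $\mathbf 1_D$ the sign vector with all entries $1$.

\medskip
\emph{Root subspaces.} A \emph{root subspace} is a subspace
\[
B=\{u\in\mathbb R^n:(u,\varepsilon_D)=0\text{ for all blocks }D\},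
\]
where $[n]=Z\sqcup\bigsqcup D$ is a partition into a possibly empty set $Z$ and nonempty blocks $D$ (singletons allowed), with a sign vector $\varepsilon_D$ on each block. In type A we require $Z=\emptyset$ and $\varepsilon_D=\mathbf 1_D$. With $\varepsilon_D^\perp$ taken inside $\mathbb R^D$,
\[
B=\mathbb R^Z\oplus\bigoplus_D\varepsilon_D^\perp,\qquad \dim B=n-\#\{\text{blocks}\}.
\]

\emph{Every span of roots is a root subspace.} Consider the connected components of the graph of the given roots. Along a spanning tree of a component $D$ there is a sign vector $\varepsilon_D$ orthogonal to the tree edges, and these $|D|-1$ independent roots span $\varepsilon_D^\perp$. If all roots of the component are orthogonal to $\varepsilon_D$, its span is $\varepsilon_D^\perp$ and $D$ is a block. Otherwise its span is $\mathbb R^D$, and we put $D$ into $Z$; this does not happen in type A.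

\emph{A root in $B$ lies in $\mathbb R^Z$ or in one $\varepsilon_D^\perp$.} Otherwise its component in some $\mathbb R^D$ would be a nonzero multiple of a single $e_i$, which is not in $\varepsilon_D^\perp$.

\medskip
\emph{Orbits and weights.} Let $w\in W$. Then $\bar w$ is a signed permutation (a permutation in type A). Let $O$ run over the orbits of the underlying permutation on $[n]$. Then $w=\prod_O w_O$, where $w_O$ is an isometry of $\mathbb R^O$, and $\mathrm{Mov}(w)=\prod_O\mathrm{Mov}(w_O)$. There are two kinds of orbits, according to the product of the signs along the cycle.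
\begin{itemize}
\item $O$ is \emph{negative} if $\bar w_O$ has no nonzero fixed vector. Then $\mathrm{Mov}(w_O)=\mathbb R^O$, and $w_O$ has exactly one fixed point in $\mathbb R^O$.
\item $O$ is \emph{positive} if $\bar w_O$ fixes a sign vector $\varepsilon_O$ on $O$. Then $\mathrm{Fix}(\bar w_O)=\mathbb R\varepsilon_O$ and $\mathrm{Mov}(w_O)=\{u\in\mathbb R^O:(u,\varepsilon_O)=a_O\}$ for a number $a_O$, the \emph{weight}. The pair $(\varepsilon_O,a_O)$ is determined up to a common sign, and $w_O$ is elliptic if and only if $a_O=0$.
\end{itemize}
In type A all orbits are positive and we take $\varepsilon_O=\mathbf 1_O$.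

Let $B$ be a root subspace. Then $\mathrm{Mov}(w)\subseteq B$ if and only if each functional $(\cdot,\varepsilon_D)$ vanishes on $\prod_O\mathrm{Mov}(w_O)$. For this its restriction to each $\mathrm{Mov}(w_O)$ must be constant. If $O$ is negative, this means $O\cap D=\emptyset$. If $O$ is positive, it means that the restriction of $\varepsilon_D$ to $O\cap D$, extended by $0$ to $O$, is a multiple of $\varepsilon_O$, so that $O\cap D=\emptyset$ or $O\subseteq D$. Hence $\mathrm{Mov}(w)\subseteq B$ if and only if
\begin{equation}\label{contain}
\parbox{0.84\textwidth}{every orbit lies in $Z$ or in one block; negative orbits lie in $Z$; and if $O\subseteq D$, then $\varepsilon_D|_O=\pm\varepsilon_O$, and with signs chosen such that $\varepsilon_O=\varepsilon_D|_O$ we have $\sum_{O\subseteq D}a_O=0$ for every block $D$.}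
\end{equation}

\subsection{The length formula}

Lemma~\ref{lower} bounds the length of a factorization from below in terms of its root span. In the present types this bound is attained for every root subspace containing the moved space, so $T$-reduced expressions are those with a root span of minimal dimension and equality in the bound.

\begin{lemma}\label{formula}
If $B$ is a root subspace and $\mathrm{Mov}(w)\subseteq B$, then $\ell_T(w)\le2\dim B-\dim\mathrm{Mov}(\bar w)$. Hence the roots of any $T$-reduced expression of $w$ span a root subspace $B$ of minimal dimension among those containing $\mathrm{Mov}(w)$, and $\ell_T(w)=2\dim B-\dim\mathrm{Mov}(\bar w)$.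
\end{lemma}

\begin{proof}
By \eqref{contain}, $w$ is the product of the elements $w_D=\prod_{O\subseteq D}w_O$ for the blocks $D$ and the $w_O$ for the orbits $O\subseteq Z$. All of these are in $W$; in type A this holds because the weights in $D$ add up to $0$. We bound their lengths separately.

\emph{A block $D$ with $|D|=m$ and $\mu$ orbits.} After conjugation by sign changes in type C, $\varepsilon_D=\mathbf 1_D$, and $\bar w_D$ is a permutation. Multiply $w_D$ on the left by $s_{e_i-e_j}$ with $i,j\in D$ in different orbits. This merges the two orbits, and since $s_{e_i-e_j}$ preserves coordinate sums, the weight of the new orbit is the sum of the two weights. After $\mu-1$ such steps there is a single orbit of weight $0$. It gives an elliptic element with moved space of dimension $m-1$, so of length $m-1$ by Lemma~\ref{elliptic}. Hence $\ell_T(w_D)\le(\mu-1)+(m-1)=2(m-1)-(m-\mu)$, and $m-\mu=\dim\mathrm{Mov}(\bar w_D)$.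

\emph{A negative orbit $O\subseteq Z$ of size $m$.} Here $w_O$ is elliptic of length $m=2m-m$, and $m=\dim\mathrm{Mov}(\bar w_O)$.

\emph{A positive orbit $O\subseteq Z$ of size $m$.} Multiplication by $s_{2e_i}$ with $i\in O$ makes it negative, so $\ell_T(w_O)\le m+1=2m-(m-1)$, and $m-1=\dim\mathrm{Mov}(\bar w_O)$.

The first terms add up to $2\dim B$ and the subtracted terms to $\dim\mathrm{Mov}(\bar w)$. This is the bound. Now let $B$ be the root span of a $T$-reduced expression. It contains $\mathrm{Mov}(w)$ by \eqref{movspan}, and $\ell_T(w)\ge2\dim B-\dim\mathrm{Mov}(\bar w)$ by Lemma~\ref{lower}. Comparing with the bound for an arbitrary root subspace $B'\supseteq\mathrm{Mov}(w)$ gives $\dim B\le\dim B'$, and comparing with the bound for $B$ itself gives equality.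
\end{proof}

\begin{example}\label{toy}
Let $W$ be of type $\widetilde A_3$ and $\lambda=(1,-1,1,-1)$. The orbits of $t_\lambda$ are singletons with weights $1,-1,1,-1$. A root subspace contains $\mathrm{Mov}(t_\lambda)=\{\lambda\}$ if and only if each block has weight sum $0$. The smallest such subspaces have two blocks, namely $\{1,2\},\{3,4\}$ or $\{1,4\},\{2,3\}$, and dimension $2$. So $\ell_T(t_\lambda)=2\cdot2-0=4$.

Next consider $x(v)=(v_1+1,\,v_2-1,\,v_4,\,v_3)$, that is, $x=s_{e_1-e_2,1}\,s_{e_1-e_2}\,s_{e_3-e_4}$. With $s_{ij}=s_{e_i-e_j}$ and $s_0=s_{e_1-e_4,1}$ we have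
\[
s_{23}s_{34}s_0s_{12}=s_{e_1-e_2,1}\,s_{23}s_{34}s_{12}=s_{e_1-e_2,1}\,s_{12}s_{13}s_{34}=s_{e_1-e_2,1}\,s_{12}\,s_{34}\,s_{14},
\]
so $x\le_Tc$ for the Coxeter element $c=s_{23}s_{34}s_0s_{12}$. Let $w=t_{k(e_1-e_2)}s_{34}$ with $0\ne k\in\mathbb Z$; for $k=1$ this is $x$. Its orbits are $\{1\},\{2\},\{3,4\}$ with weights $k,-k,0$. The unique smallest root subspace containing $\mathrm{Mov}(w)$ has blocks $\{1,2\},\{3,4\}$; it has dimension $2$, and $\ell_T(w)=2\cdot2-1=3$. The roots of a $T$-reduced expression of $w$ span this subspace. So by parity on each block the expression has two factors $s_{e_1-e_2,k'}$, $s_{e_1-e_2,k''}$ (in this order) and one factor with root $\pm(e_3-e_4)$. The last one must be $s_{34}$ itself, while $k',k''$ are restricted only by $k'-k''=k$. This is the general pattern: on one part of $[n]$ all reflections occur, on the other parts the hyperplanes are pinned.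
\end{example}

\subsection{Hyperbolic elements below a Coxeter element}

Let $c$ be any Coxeter element and $x\le_Tc$ hyperbolic. We shall see that the graph of a $T$-reduced expression of $x$ has exactly one component with dependent roots, that $P(x)$ contains all reflections on this component, and that on each other component it contains exactly the reflections whose hyperplanes contain a certain line.

Let $x=t_1\cdots t_r$ be $T$-reduced and extend it to a $T$-reduced expression $c=t_1\cdots t_N$, where $N=|S|$ by (F1). By (F2) the reflections $t_1,\dots,t_N$ generate $W$, so their graph on $[n]$ is connected. In type A it has $N=n$ edges, so it contains exactly one cycle (possibly a double edge). In type C conjugates of edges are edges and conjugates of loops are loops, so by (F2) the graph has $n-1$ edges and two loops, as $S$ has. Being connected, it is a spanning tree with two loops added.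

Now consider the graph of $t_1,\dots,t_r$ on $[n]$. Its roots are dependent, as otherwise $x$ would be elliptic by \eqref{indep}. In type A a forest has independent roots; so the graph contains the cycle, in a component which we call $C_0$. With $m=|C_0|$, this component has $m$ edges, and the other components are trees. In type C a tree with at most one loop has independent roots; so both loops lie in one component $C_0$, which has $m=|C_0|$ vertices, $m-1$ tree edges and two loops, and the other components are trees without loops. This is where type C differs from type B: there a hyperbolic $x\le_Tc$ may avoid all loops, as in Section~\ref{example}.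

Factors on different components commute, so $x=x_0\prod_Cx_C$, where $C$ runs over the components other than $C_0$ and $x_0,x_C$ are the products, in order, of the factors on $C_0$ and on $C$. For a component $C\ne C_0$ let $\varepsilon_C$ be a sign vector on $C$ orthogonal to its $|C|-1$ independent roots ($\varepsilon_C=\mathbf 1_C$ in type A). The corresponding hyperplanes of $\mathbb R^C$ meet in a line
\[
L_C=b_C+\mathbb R\varepsilon_C\subset\mathbb R^C .
\]
Let $Q_C$ be generated by all $s\in T$ with root in $\varepsilon_C^\perp\subset\mathbb R^C$ and $L_C\subseteq H_s$. Let $Q_0$ be generated by \emph{all} $s\in T$ with root in $\mathbb R^{C_0}$. Put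
\[
Q=Q_0\times\prod_CQ_C .
\]
By construction $x\in Q$. We show that $P(x)=Q$. (In Example~\ref{toy}, $C_0=\{1,2\}$, $C=\{3,4\}$ and $L_C=\{v_3=v_4\}$.)

\begin{lemma}\label{QinP}
$Q\subseteq P(x)$.
\end{lemma}

\begin{proof}
Suppose $s\in T$ acts on one component, and $sx_0$ (or $sx_C$) is a product of fewer reflections than the number of $t_i$ on that component. Then $\ell_T(sx)\le r-1$, so $s\le_Tx$ and $s\in P(x)$.

\emph{A component $C\ne C_0$.} The $|C|-1$ roots are independent, so by Lemma~\ref{steps}(c) the fixed set of $x_C$ on $\mathbb R^C$ is the line $L_C$. If $s$ is one of the generators of $Q_C$, then $s\le_Tx_C$ and $\ell_T(sx_C)=|C|-2$ by Lemma~\ref{elliptic}. So $s\in P(x)$.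

\emph{The component $C_0$ in type A.} The $m$ roots on $C_0$ span a space of dimension $m-1$, so $\dim\mathrm{Mov}(\bar x_0)\ge m-2$ by Lemma~\ref{lower}. This dimension is at most $m-1$ and has the parity of $m$, so it is $m-2$, and $\bar x_0$ has two orbits $A,A'$ on $C_0$. The weights are $a$ and $-a$, since coordinate sums are preserved. If $i\in A$, $j\in A'$ and $k\in\mathbb Z$, then $s_{e_i-e_j,k}x_0$ has a single orbit on $C_0$, of weight $0$. So it is elliptic of length $m-1$, while $x_0$ was written with $m$ reflections. Hence $s_{e_i-e_j,k}\in P(x)$. If $i,i'\in A$ are distinct, choose $j\in A'$; conjugating $s_{e_i-e_j,k}$ by $s_{e_{i'}-e_j}$ gives $s_{e_i-e_{i'},k}$. The same works in $A'$. So $Q_0\subseteq P(x)$.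

\emph{The component $C_0$ in type C.} Forget signs: the loops act trivially on $C_0$, and the $m-1$ tree edges act as transpositions with linearly independent roots. By Lemma~\ref{steps}(c), applied to permutations of coordinates, their product has $m-(m-1)=1$ cycle. So $C_0$ is a single orbit of $\bar x_0$. It is positive, because $x$ is hyperbolic while the $x_C$ are elliptic, so $x_0$ has no fixed point. For $i\in C_0$ and $k\in\mathbb Z$, multiplication by $s_{2e_i,k}$ changes one sign, so $s_{2e_i,k}x_0$ has a single negative orbit on $C_0$ and is elliptic of length $m$, while $x_0$ was written with $m+1$ reflections. So $P(x)$ contains all $s_{2e_i,k}$ and hence the translations $t_{ke_i}=s_{2e_i,k}s_{2e_i,0}$, for $i\in C_0$. It also contains the tree edges on $C_0$, which are factors of $x$. Conjugation by $s_{2e_j}$ interchanges $s_{e_i+e_j,k}$ and $s_{e_i-e_j,k}$, and conjugation by $t_{\pm e_i}$ changes $k$ by $\pm1$. So all edges on neighbors $i,j$ in the tree are in $P(x)$. Conjugating $s_{e_i-e_j}$ by $s_{e_j-e_l}$ gives $s_{e_i-e_l}$, so following tree paths we get an edge, and hence as before all edges, on any two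 vertices of $C_0$. So $Q_0\subseteq P(x)$.
\end{proof}

\begin{lemma}\label{Qclosed}
For $w\in Q$, every $T$-reduced expression of $w$ has all its factors in $Q$.
\end{lemma}

\begin{proof}
The idea is that orbits of weight $0$ outside $C_0$ must be separate blocks of a minimal root subspace, and that on such a block the length formula leaves only the minimal number of factors, whose hyperplanes are then determined by $w$.

Write $w=w_0\prod_Cw_C$ with $w_0\in Q_0$ and $w_C\in Q_C$. Every orbit of $\bar w$ lies in $C_0$ or in one $C$. As $w_C$ fixes $L_C$ pointwise, $\bar w_C$ fixes $\varepsilon_C$. So every orbit $O\subseteq C$ is positive with $\varepsilon_O=\pm\varepsilon_C|_O$. Also $w_O$ fixes $b_C|_O$, so $a_O=0$ and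
\begin{equation}\label{fixline}
\mathrm{Fix}(w_O)=b_C|_O+\mathbb R\varepsilon_O\subset\mathbb R^O .
\end{equation}
Let $B$ be the root span of a $T$-reduced expression of $w$. By Lemma~\ref{formula} it is a root subspace of minimal dimension containing $\mathrm{Mov}(w)$.

\emph{Each orbit $O\subseteq C$, for $C\ne C_0$, is a block of $B$.} By \eqref{contain}, $O\subseteq Z$ or $O\subseteq D$ for a block $D$. If $O\subseteq Z$, replace $Z$ by $Z\setminus O$ and add the block $O$ with sign vector $\varepsilon_O$. If $O\subsetneq D$, split $D$ into the blocks $O$ and $D\setminus O$ with the restricted sign vectors. As $a_O=0$, condition \eqref{contain} still holds in both cases, but there is one more block, so the dimension has dropped by one. This contradicts minimality. So $O=D$ is a block.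

Hence
\[
B=B_0\oplus\bigoplus_O\varepsilon_O^\perp,\qquad B_0\subseteq\mathbb R^{C_0},
\]
where $O$ runs over the orbits outside $C_0$. Every root in $B$ lies in exactly one of these summands, so the roots of the factors that lie in a given summand span it. Factors with root in $B_0$ are in $Q_0$ by the definition of $Q_0$.

It remains to consider the factors with root in $\varepsilon_O^\perp$ for an orbit $O\subseteq C$. Factors belonging to different summands commute. So these factors, multiplied in order, give $w_O$. By Lemma~\ref{lower} their number satisfies $N_O\ge2(|O|-1)-(|O|-1)=|O|-1$. In the same way the factors with root in $B_0$ multiply to $w_0$, and their number satisfies $N_0\ge2\dim B_0-\dim\mathrm{Mov}(\bar w_0)$. By Lemma~\ref{formula} the total number of factors is $2\dim B-\dim\mathrm{Mov}(\bar w)$, which is the sum of these lower bounds. So equality holds everywhere. In particular $N_O=|O|-1$, and the roots with span $\varepsilon_O^\perp$ are independent. Their hyperplanes meet in $\mathbb R^O$ in a line, which is fixed pointwise by $w_O$ and so equals the line \eqref{fixline}. Since the roots lie in $\mathbb R^O$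 and \eqref{fixline} is the projection of $L_C$ to $\mathbb R^O$, the hyperplanes contain $L_C$, and the roots are orthogonal to $\varepsilon_C$. So the factors are in $Q_C$.
\end{proof}

\begin{proof}[Proof of the ``if'' part of Theorem~\ref{affine}]
By the reduction at the end of Section~\ref{tools}, $W$ may be assumed irreducible affine, of type $\widetilde A_{n-1}$ or $\widetilde C_n$ with $n\ge2$, or $\widetilde G_2$. For $\widetilde G_2$ use Theorem~\ref{rankthree}. In the other types let $c$ be any Coxeter element and $x\le_Tc$. If $x$ is elliptic, it is closed by Lemma~\ref{elliptic}. If $x$ is hyperbolic, construct $Q\ni x$ as above. Lemma~\ref{Qclosed} with $w=x$ shows that every $t\le_Tx$ is in $Q$, so $P(x)\subseteq Q$. With Lemma~\ref{QinP} we get $P(x)=Q$, and now Lemma~\ref{Qclosed} says that $x$ is closed.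
\end{proof}

\begin{thebibliography}{9}
\bibitem{BDSW} Baumeister, Dyer, Stump, Wegener, \emph{A note on the transitive Hurwitz action on decompositions of parabolic Coxeter elements}, Proc. AMS Ser. B, 2014.
\bibitem{Bourbaki} Bourbaki, \emph{Lie}, V.6.1.
\bibitem{Carter} Carter, 1972.
\bibitem{Deodhar} Deodhar, 1989.
\bibitem{Dyer90} Dyer, 1990.
\bibitem{DyerLengths} M. Dyer, \emph{On minimal lengths of expressions of Coxeter group elements as products of reflections}, Proc. AMS, 2001.
\bibitem{Gobet} Thomas Gobet, \emph{Absolute moved spaces and noncrossing partition posets in arbitrary Coxeter groups}, arXiv:2609.37867 (2026).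
\bibitem{IgusaSchiffler} Igusa, Schiffler, \emph{Exceptional sequences and clusters}, J. Algebra, 2010.
\end{thebibliography}

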